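\title{Cliques in $K_{r+1}$-free graphs without long paths}

\begin{abstract}
For $2\le t\le r$ and $n\ge k\ge 4$ we determine the maximum number of copies of $K_t$ in an $n$-vertex graph that contains neither $K_{r+1}$ nor a path on $k$ vertices. This answers a question of Dawkins and Kirsch. The maximum is attained either by a disjoint union of $r$-partite Tur\'an graphs, all but one of which have $k-1$ vertices, or by the join of an $(r-1)$-partite Tur\'an graph on $\lfloor k/2\rfloor-1$ vertices with an independent set. We give a criterion for which of the two is better, and we also determine the maximum over connected graphs.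
\end{abstract}

\section{Introduction}\label{sec:intro}

All graphs are finite and simple. We write $K_j$ for the complete graph on $j$ vertices, $\overline{K_j}$ for the edgeless graph on $j$ vertices, and $P_k$ for the path on $k$ vertices. A graph is \emph{$\{K_{r+1},P_k\}$-free} if it contains neither $K_{r+1}$ nor $P_k$ as a subgraph, induced or not. A \emph{$j$-clique} is a copy of $K_j$, and $N_j(G)$ is the number of $j$-cliques of $G$; thus $N_2(G)=e(G)$ counts edges, and $N_0(G)=1$. An $n$-vertex graph is $P_n$-free exactly when it has no Hamiltonian path, so forbidding $P_k$ with $k\le n-1$ strengthens non-traceability.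

The maximum number of edges, and of $t$-cliques, in an $n$-vertex $P_k$-free graph has been determined, asymptotically by Luo and exactly by Chakraborti and Chen. Dawkins and Kirsch \cite{DK} ask what happens when $K_{r+1}$ is forbidden as well.

\begin{quote}
\emph{Let $r\ge2$, $2\le t\le r$ and $r+2\le k\le n-1$. What is the maximum number of $t$-cliques (of edges, for $t=2$) in an $n$-vertex $\{K_{r+1},P_k\}$-free graph?}
\end{quote}

For $t>r$ there is nothing to count, and for $k\le r+1$ the clique $K_{r+1}$ contains $P_k$, so that the clique condition is implied by the path condition.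

\subsection*{Two constructions}
The \emph{Tur\'an graph} $T_p(a)$ is the complete $p$-partite graph on $a$ vertices whose part sizes differ by at most one. Parts may be empty, so $T_p(a)=K_a$ if $a\le p$; by $T_0(0)$ we mean the graph with no vertices. By Zykov's theorem (Lemma~\ref{lem:zykov} below), $T_p(a)$ has the most $j$-cliques among $K_{p+1}$-free graphs on $a$ vertices, for every $j$ at once. The \emph{join} $G\vee G'$ is the disjoint union of $G$ and $G'$ together with all edges between them.

The first way to avoid $P_k$ is to keep every component below $k$ vertices. Each component should then be a Tur\'an graph $T_r(a)$ with $a\le k-1$, and since $N_t(T_r(a))$ is convex in $a$, the components should be as large as possible. For $n=q(k-1)+b$ with $0\le b\le k-2$ this gives the disjoint union $q\,T_r(k-1)\cup T_r(b)$ of $q$ copies of $T_r(k-1)$ and one copy of $T_r(b)$.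

The second way is to choose a \emph{hub} $S$ of $s$ vertices, join all other vertices to all of $S$, and keep them independent. A path has at most $s$ vertices in $S$, and these separate at most $s+1$ vertices outside $S$, so it has at most $2s+1$ vertices. The largest $s$ with $2s+1\le k-1$ is
\[
\sigma=\lfloor k/2\rfloor-1 .
\]
The graph is $K_{r+1}$-free exactly when the hub is $K_r$-free, so the hub should be a Tur\'an graph with $r-1$ parts. For $m\ge s$ put
\[
W_s(m)=T_{r-1}(s)\vee\overline{K_{m-s}} .
\]
This graph is $r$-partite. A clique has at most one vertex outside the hub, so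
\begin{equation}\label{eq:W}
N_t(W_s(m))=N_t(T_{r-1}(s))+(m-s)\,N_{t-1}(T_{r-1}(s)).
\end{equation}

For edges the comparison is easy to anticipate. The clique $K_{k-1}$ has $(k-2)/2$ edges per vertex, while each new vertex of $W_\sigma(n)$ brings $\sigma$ edges, which is $(k-2)/2$ for even $k$ and $(k-3)/2$ for odd $k$. Forbidding $K_{r+1}$ removes edges from each of the $q$ components of the first graph, but from the second only a number of edges independent of $n$, all inside the hub. So one expects the hub to win for large $n$ when $k\geq r+2$ is even, and the Tur\'an components to survive only when $k$ is odd and $T_r(k-1)$ is close to complete. It is less clear that nothing in between does better, such as a hub component next to Tur\'an components, or a dense block with a smaller hub inside it. Our main result says that this is so, for every $t$ and every $n$.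

\subsection*{Results}

\begin{theorem}\label{thm:main}
Let $2\le t\le r$ and $n\ge k\ge4$, write $n=q(k-1)+b$ with $0\le b\le k-2$, and let $\sigma=\lfloor k/2\rfloor-1$. The maximum number of $t$-cliques in an $n$-vertex $\{K_{r+1},P_k\}$-free graph is
\[
\max\Big\{\,q\,N_t(T_r(k-1))+N_t(T_r(b)),\;\; N_t(T_{r-1}(\sigma))+(n-\sigma)\,N_{t-1}(T_{r-1}(\sigma))\Big\}.
\]
It is attained by $q\,T_r(k-1)\cup T_r(b)$ or by $W_\sigma(n)$.
\end{theorem}

This covers the range $r+2\le k\le n-1$ of the question, and also $n=k$ and $4\le k\le r+1$. To say which term is larger, we fix $r,t,k$ and use the following notation throughout: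
\[
h(a)=N_t(T_r(a)),\qquad \tau(d)=N_{t-1}(T_{r-1}(d)),\qquad c=\tau(\sigma),
\]
\[
D=h(k-1)-(k-1)c,\qquad \mu=N_t(T_{r-1}(\sigma))-\sigma c .
\]
Here $h(a)$ is the largest number of $t$-cliques on $a$ vertices, $\tau(d)$ is the largest number of $t$-cliques through a vertex of degree $d$, and $c$ is the gain of $W_\sigma(n)$ per additional vertex. Call $N_t(G)-c\,|V(G)|$ the \emph{excess} of a graph $G$. It is additive over components; $D$ is the excess of $T_r(k-1)$, and by \eqref{eq:W} the excess of $W_\sigma(n)$ is $\mu$ for every $n$. We shall see that $\mu\le0$.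

\begin{theorem}\label{thm:which}
In the setting of Theorem~\ref{thm:main} the following hold.
\begin{enumerate}
\item[(i)] If $D\ge0$, the first term is the maximum for every $n\ge k$. This always happens if $k$ is odd and $k\le 2r-1$.
\item[(ii)] If $D<0$, the second term is the maximum exactly when $q|D|\ge h(b)-bc-\mu$, and in particular whenever $q\ge|\mu|/|D|$.
\item[(iii)] Let $t=2$ and $k\ge r+2$. Then $D\ge0$ if and only if $k$ is odd and $k\le 2r+1$. For such $k$ the maximum is $q\,e(T_r(k-1))+e(T_r(b))$ for all $n\ge k$. For all other $k\ge r+2$ it is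
\[
\max\big\{q\,e(T_r(k-1))+e(T_r(b)),\ e(T_{r-1}(\sigma))+\sigma(n-\sigma)\big\},
\]
and the second term is the maximum for all large $n$.
\end{enumerate}
\end{theorem}

When $D<0$, neither term can be dropped in general (Example~\ref{ex:both}). The proof of Theorem~\ref{thm:main} passes through connected graphs, for which it gives an exact answer too. Call the pair $(k,r)$ \emph{exceptional} if $k$ is odd and $k\le 2r-1$, and \emph{regular} otherwise.

\begin{theorem}\label{thm:conn}
Let $2\le t\le r$ and $m\ge k\ge4$. The maximum number of $t$-cliques in a connected $m$-vertex $\{K_{r+1},P_k\}$-free graph is $\max\{A(m),B(m)\}$, where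
\[
A(m)=h(k-2)+(m-k+2)\,\tau(1),
\]
with $\tau(1)=1$ if $t=2$ and $\tau(1)=0$ if $t\ge3$, and
\[
B(m)=\begin{cases}
\binom{\sigma+2}{t}+(m-\sigma-2)\binom{\sigma}{t-1} & \text{if $(k,r)$ is exceptional,}\\[3pt]
N_t(W_\sigma(m))=N_t(T_{r-1}(\sigma))+(m-\sigma)c & \text{if $(k,r)$ is regular.}
\end{cases}
\]
\end{theorem}

The two forbidden graphs are handled separately. The clique condition enters only through a degree bound and a clique bound for $K_{r+1}$-free graphs (Section~\ref{sec:turan}). The path condition enters only through a degree bound for connected $P_k$-free graphs with at least $k$ vertices (Section~\ref{sec:core}). Section~\ref{sec:conn} combines the two for one component, Section~\ref{sec:main} adds up components, and Section~\ref{sec:which} compares the two terms. The hypothesis $k\ge4$ is what makes $\sigma\ge1$. We begin with a case that can be done by hand.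

\section{Edges in $\{K_5,P_6\}$-free graphs}\label{sec:example}

Let $t=2$, $r=4$, $k=6$, so $\sigma=c=2$ and $W_2(n)=K_2\vee\overline{K_{n-2}}$ has $2n-3$ edges. We show that for $n\ge6$ the maximum number of edges is $2n-3$, except that it is $18$ for $n=10$.

The tool is the following standard notion. For an integer $d\ge0$, the \emph{$d$-core} of a graph $G$ is the subgraph induced by the union of the vertex sets of all subgraphs of minimum degree at least $d$. It is empty or has minimum degree at least $d$, and it contains every subgraph of minimum degree at least $d$. It can only grow when $d$ decreases or when edges are added to $G$.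

\emph{Large components.} Let $G$ be connected and $P_6$-free on $m\ge6$ vertices, with $3$-core $H$. If $H$ is empty, every subgraph has a vertex of degree at most $2$. Deleting such vertices one at a time until three remain gives $e(G)\le 2(m-3)+3=2m-3$.

Suppose that $H$ is not empty, and let $P=v_1\cdots v_p$ be a longest path of $H$. All $H$-neighbors of $v_1$ and of $v_p$ lie on $P$, so $p\in\{4,5\}$. Let $p=5$. The indices $i$ with $v_1v_i\in E(G)$ and the indices $i$ with $v_{i-1}v_5\in E(G)$ form two subsets of $\{2,3,4,5\}$ of size at least $3$, so some $i$ lies in both. Then $v_1\cdots v_{i-1}v_5\cdots v_iv_1$ is a $5$-cycle. Since $G$ is connected and has a sixth vertex, some vertex off the cycle has a neighbor on it, which gives a $P_6$. Hence $p=4$. Then $v_1v_4$ is an edge, so each $v_i$ is an end of a longest path of $H$ on the set $K=\{v_1,\dots,v_4\}$ and has its three $H$-neighbors in $K$. Thus $K$ is a $4$-clique; write $K=\{a,b,c',d\}$. If $u\notin K$ is adjacent to $a$, then $u$ has no neighbor $u'\notin K$, since $u'uabc'd$ would be a $P_6$; by connectedness every vertex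 outside $K$ has neighbors, all in $K$. If distinct $u,u'\notin K$ were adjacent to $a$ and $b$ respectively, $uac'dbu'$ would be a $P_6$. As there are at least two vertices outside $K$, they are all pendant at the same vertex of $K$, and $e(G)=6+(m-4)=m+2$.

\emph{Adding up.} The excess $e-2m$ of a component on $m\ge6$ vertices is at most $\max\{-3,\,2-m\}=-3$. A component on $a=1,2,3,4,5$ vertices has at most $0,1,3,6,9$ edges, so its excess is at most $-2,-3,-3,-2,-1$. A total excess above $-3$ therefore requires the list of component orders to be $(1)$, $(4)$, $(5)$ or $(5,5)$. For $n\ge6$ only $n=10$ remains, where $2\,T_4(5)$ has $18$ edges against $17$. The clique condition was used once, to replace $10$ by $9$ for $a=5$; without it, disjoint copies of $K_5$ have excess $0$.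

The general proof has the same shape. The dichotomy ``degree at most $2$ down to $3$ vertices, or degree at most $1$ down to $4$ vertices'' becomes ``degree at most $s$ down to $k-1-s$ vertices, for some $1\le s\le\sigma$''. Each $s$ gives a bound; here the bounds are $m+2$ and $2m-3$, and with the value $9$ of $T_4(5)$ placed in front for $s=0$ they form the convex sequence $9,\ m+2,\ 2m-3$. Convexity in $s$ will eliminate all values of $s$ except the extreme ones.

\section{Tur\'an graphs}\label{sec:turan}

A function $\phi$ on an interval of integers is \emph{convex} if its increments $\phi(a+1)-\phi(a)$ are nondecreasing. Such a function decreases weakly and then increases weakly, so on any subinterval it is bounded by its larger endpoint value; and $\phi(a-1)+\phi(a'+1)\ge\phi(a)+\phi(a')$ for $a\le a'$.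

\begin{lemma}\label{lem:incr}
For $p,j,a\ge1$,
\[
N_j(T_p(a))-N_j(T_p(a-1))=N_{j-1}\big(T_{p-1}(a-\lceil a/p\rceil)\big).
\]
For $p\ge1$ and $j\ge0$, the function $a\mapsto N_j(T_p(a))$ is nondecreasing and convex on $a\ge0$.
\end{lemma}

\begin{proof}
A largest part of $T_p(a)$ has $\lceil a/p\rceil$ vertices. Deleting a vertex $v$ of it leaves $T_p(a-1)$. The neighborhood of $v$ is the union of the other $p-1$ parts, which induce $T_{p-1}(a-\lceil a/p\rceil)$, and the $j$-cliques through $v$ correspond to the $(j-1)$-cliques of this neighborhood. This proves the identity. For $j=0$ the function is constant, and for $j\ge1$ its increments are nonnegative, so it is always nondecreasing. Now $a-\lceil a/p\rceil=\lfloor(p-1)a/p\rfloor$ is nondecreasing in $a$. For $p\ge2$ the right-hand side of the identity is therefore nondecreasing in $a$, by monotonicity for $p-1$, and for $p=1$ it is the constant $N_{j-1}(T_0(0))$.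
\end{proof}

In particular $h$ and $\tau$ are nondecreasing and convex, and $h(0)=h(1)=\tau(0)=0$ because $t\ge2$. For $j\ge1$ let
\[
\delta_j=j-\lceil j/r\rceil=\lfloor (r-1)j/r\rfloor,
\]
the minimum degree of $T_r(j)$. We have $\delta_j=j-1$ for $j\le r$ and $\delta_j\le j-2$ for $j>r$. The sequence starts at $\delta_1=0$, has increments in $\{0,1\}$ and is unbounded, so it takes every nonnegative integer value. Summing Lemma~\ref{lem:incr} gives
\begin{equation}\label{eq:hsum}
h(a)=\sum_{j=1}^a\tau(\delta_j).
\end{equation}

\begin{lemma}\label{lem:mindeg}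
For $p\ge1$, a $K_{p+1}$-free graph on $a\ge1$ vertices has a vertex of degree at most $a-\lceil a/p\rceil$.
\end{lemma}

\begin{proof}
Otherwise each vertex has at most $\lceil a/p\rceil-1<a/p$ non-neighbors, counting itself. Then the non-neighbors of any $p$ or fewer vertices do not cover the graph, so these vertices have a common neighbor. Starting from one vertex and adding common neighbors one at a time produces a $K_{p+1}$.
\end{proof}

\begin{lemma}[Zykov's theorem]\label{lem:zykov}
For $p\ge1$ and $j\ge0$, a $K_{p+1}$-free graph on $a$ vertices has at most $N_j(T_p(a))$ $j$-cliques. Consequently, in a $K_{r+1}$-free graph a vertex of degree at most $d$ lies in at most $\tau(d)$ $t$-cliques.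
\end{lemma}

\begin{proof}
There is nothing to prove for $j=0$ or $a=0$, and for $p=1$ the graph is edgeless and equals $T_1(a)$. Let $p\ge2$ and $j,a\ge1$, and use induction on $p$ and, for fixed $p$, on $a$. By Lemma~\ref{lem:mindeg} some vertex $v$ has degree $d\le a-\lceil a/p\rceil$. Its neighborhood is $K_p$-free, so $v$ lies in at most $N_{j-1}(T_{p-1}(d))\le N_{j-1}(T_{p-1}(a-\lceil a/p\rceil))$ $j$-cliques. The graph without $v$ has at most $N_j(T_p(a-1))$, and the two bounds add up to $N_j(T_p(a))$ by Lemma~\ref{lem:incr}. The last statement follows from the first, applied to the $K_r$-free neighborhood, and from the monotonicity of $\tau$.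
\end{proof}

The two constructions of the introduction are related: $W_s(m)$ grows like a Tur\'an graph until the minimum degree reaches $s$, and from then on every new vertex has degree $s$.

\begin{lemma}\label{lem:hub}
Let $s\ge1$.
\begin{enumerate}
\item[(a)] If $\delta_a=s$, then $h(a)=N_t(T_{r-1}(s))+(a-s)\tau(s)$.
\item[(b)] If $m\ge 2s$, then $\sum_{j=1}^m\tau(\min(\delta_j,s))=N_t(W_s(m))$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) A largest part of $T_r(a)$ has $a-s$ vertices and the other parts induce $T_{r-1}(s)$. So $T_r(a)=W_s(a)$, and \eqref{eq:W} applies.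

(b) The least $a$ with $\delta_a=s$ is $a=\lceil rs/(r-1)\rceil\le2s\le m$. Since $\delta_j\le s$ for $j\le a$ and $\delta_j\ge s$ for $j\ge a$, the sum equals $h(a)+(m-a)\tau(s)$ by \eqref{eq:hsum}. By (a) this is $N_t(T_{r-1}(s))+(m-s)\tau(s)$, which is $N_t(W_s(m))$ by \eqref{eq:W}.
\end{proof}

\section{Cores of connected $P_k$-free graphs}\label{sec:core}

In this section no clique is forbidden. To see what degree condition can hold, consider for $1\le s\le\sigma$ and $m\ge k$ the connected graph
\[
J_s(m)=K_s\vee\big(K_{k-1-2s}\cup\overline{K_{m-k+1+s}}\big),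
\]
a clique on $k-1-s$ vertices with all remaining vertices joined to $s$ of its vertices. It is $P_k$-free. Indeed, the at most $s$ vertices of a path in $K_s$ cut it into at most $s+1$ segments, each a single vertex of the independent set or a path in $K_{k-1-2s}$. If no segment is of the second kind, the path has at most $2s+1\le k-1$ vertices; otherwise at most $s$ are of the first kind, and the path has at most $s+s+(k-1-2s)=k-1$ vertices. A larger dense block thus comes with smaller degrees outside it. The following lemma of Kopylov type shows that every connected $P_k$-free graph obeys this trade-off.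

\begin{lemma}\label{lem:core}
Let $G$ be a connected $P_k$-free graph on $m\ge k\ge4$ vertices. Then for some $s\in\{1,\dots,\sigma\}$ the $(s+1)$-core of $G$ has at most $k-1-s$ vertices. Equivalently, every subgraph of $G$ with more than $k-1-s$ vertices has a vertex of degree at most $s$ in that subgraph.
\end{lemma}

\begin{remark}
Both hypotheses are needed: $K_{k-1}$, and disjoint unions of copies of it, have more than $k-1-s$ vertices and minimum degree $k-2>\sigma$. No value of $s$ can be omitted: for $G=J_s(m)$ a value $s'<s$ fails because $G$ has minimum degree $s$, and a value $s'$ with $s<s'\le\sigma$ fails because of the clique on $k-1-s$ vertices, whose degree $k-2-s$ exceeds $s'$ as $s+s'\le2\sigma-1\le k-3$.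
\end{remark}

In Section~\ref{sec:example} a path whose two ends had many neighbors on it was closed into a cycle. To use this in general we need long paths between prescribed ends, which $G$ itself does not have. We therefore add a new vertex $z$ adjacent to all vertices of $G$ and work in $\Gamma=G\vee\{z\}$. Call a path or cycle of $\Gamma$ \emph{long} if it has at least $k+1$ vertices. Deleting $z$ from a long cycle, or any vertex if $z$ is not on it, leaves a path on at least $k$ vertices in $G$. So
\begin{equation}\label{eq:nocycle}
\text{$\Gamma$ has no long cycle, and every long path of $\Gamma$ contains $z$.}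
\end{equation}

\begin{lemma}\label{lem:ends}
Let $G$ be connected and $P_k$-free, let $x,y$ be distinct nonadjacent vertices of $G$, and let $P$ be a long $x$--$y$ path in $\Gamma$. Let $d_x$ and $d_y$ be the numbers of $G$-neighbors of $x$ and $y$ on $P$. If $d_x,d_y\ge1$, then $d_x+d_y\le k-2$.
\end{lemma}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.85, every node/.style={font=\small}]
\draw[dashed] (4,0)--(7,0);
\draw[very thick] (0,0)--(4,0) (7,0)--(11,0);
\draw[very thick] (0,0) to[bend left=30] (7,0);
\draw[very thick] (4,0) to[bend right=30] (11,0);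
\foreach \x in {0,...,11} \fill (\x,0) circle (2pt);
\node[left] at (0,0) {$x$}; \node[right] at (11,0) {$y$};
\node[above] at (4,0) {$v_j$}; \node[below] at (7,0) {$v_i$};
\draw[dashed] (2,-3)--(3,-3) (4,-3)--(8,-3);
\draw[very thick] (0,-3)--(2,-3) (3,-3)--(4,-3) (8,-3)--(11,-3);
\draw[very thick] (0,-3) to[bend left=40] (4,-3);
\draw (9,-3) to[bend left=40] (11,-3);
\draw[very thick] (2,-3) to[bend right=30] node[below] {$Q$} (8,-3);
\foreach \x in {0,...,11} \fill (\x,-3) circle (2pt);
\node[left] at (0,-3) {$x$}; \node[right] at (11,-3) {$y$};
\node[above] at (2,-3) {$x_\lambda$}; \node[above right] at (4,-3) {$x_\ell$};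
\node[above] at (6,-3) {$z$}; \node[above] at (8,-3) {$y_\nu$};
\end{tikzpicture}
\caption{A long $x$--$y$ path in $\Gamma=G\vee\{z\}$, drawn horizontally. Top: a neighbor $v_i$ of $x$ comes after a neighbor $v_j$ of $y$, and the bold edges form a cycle. Bottom: the neighbors of $x$ and of $y$ are separated by $z$, and a path $Q$ of $G$ between the two sides yields the bold path, which avoids $z$.}
\label{fig:ends}
\end{figure}

\begin{proof}
Suppose $d_x+d_y\ge k-1$. Write $P=v_1\cdots v_p$ with $v_1=x$, $v_p=y$, $p\ge k+1$. Let $X$ and $Y$ be the sets of indices of the $\Gamma$-neighbors of $x$ and of $y$ on $P$. Both lie in $\{2,\dots,p-1\}$, since $xy\notin E(G)$. By \eqref{eq:nocycle} both contain the index of $z$, so $|X|+|Y|=d_x+d_y+2\ge k+1$. Figure~\ref{fig:ends} shows the two cases.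

\emph{Case 1: $i>j$ for some $i\in X$, $j\in Y$.} Choose such a pair with $g=i-j$ minimal. The cycle $C=v_1\cdots v_j\,v_pv_{p-1}\cdots v_i\,v_1$ has $p-g+1$ vertices. If $g=1$ it has $p$ vertices and is long, contrary to \eqref{eq:nocycle}. Let $g\ge2$. The sets $X$ and $Y^+=\{l+1:l\in Y\}$ are disjoint, since a common element would give a pair with difference $1$. By minimality no $l$ with $j<l<i$ lies in $X$ or in $Y$, so both $X$ and $Y^+$ avoid the $g-2$ indices $j+2,\dots,i-1$. Both lie in $\{2,\dots,p\}$. Hence $k+1\le|X|+|Y|\le(p-1)-(g-2)=p-g+1$, and $C$ is long, a contradiction.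

\emph{Case 2: $i\le j$ for all $i\in X$, $j\in Y$.} No cycle is available, and we use the connectedness of $G$ to bypass $z$. Write $P=x_1\cdots x_\alpha\,z\,y_\beta\cdots y_1$ with $x_1=x$ and $y_1=y$. Since the index of $z$ is in $X\cap Y$, the $G$-neighbors of $x$ on $P$ are among $x_2,\dots,x_\alpha$, and those of $y$ are among $y_2,\dots,y_\beta$. Let $Q$ be a shortest path in $G$ from $\{x_1,\dots,x_\alpha\}$ to $\{y_1,\dots,y_\beta\}$. It runs from some $x_\lambda$ to some $y_\nu$, and its interior avoids both sets. Let $\ell$ be maximal with $xx_\ell\in E(G)$; then $\ell\ge d_x+1$. There is a path of $G$ inside $\{x_1,\dots,x_\alpha\}$ that ends at $x_\lambda$ and has at least $\ell$ vertices: $x_1\cdots x_\lambda$ if $\lambda\ge\ell$, and $x_{\lambda+1}\cdots x_\ell\,x_1\cdots x_\lambda$ if $\lambda<\ell$. Exchanging the roles of $x$ and $y$ gives a path inside $\{y_1,\dots,y_\beta\}$ that ends at $y_\nu$ and has at least $d_y+1$ vertices. Joined by $Q$, the two form a path of $G$ on at least $d_x+d_y+2\ge k+1$ vertices, a contradiction.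
\end{proof}

\begin{proof}[Proof of Lemma~\ref{lem:core}]
The two formulations are equivalent because a nonempty $(s+1)$-core has minimum degree at least $s+1$ and contains every subgraph with that property. Adding edges keeps $G$ connected and can only enlarge cores, so we may assume that adding any further edge to $G$ creates a $P_k$. This supplies the long paths:
\begin{equation}\label{eq:sat}
\text{any two nonadjacent vertices $x,y$ of $G$ are the ends of a long path of $\Gamma$.}
\end{equation}
Indeed, $G+xy$ has a $P_k$ through $xy$. Deleting $xy$ leaves a path from $x$ to some $x'$ and a path from $y$ to some $y'$, where $x'=x$ or $y'=y$ is possible, and joining $x'$ and $y'$ through $z$ gives an $x$--$y$ path on $k+1$ vertices.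

Let $H$ be the $(\sigma+1)$-core of $G$ and $w=|V(H)|$. If $w\le k-1-\sigma$ we take $s=\sigma$. So let $w\ge k-\sigma$. Lemma~\ref{lem:ends} only sees neighbors on the path; we force the neighbors onto the path by taking it longest among all admissible pairs of ends.

\emph{$H$ is a clique.} Suppose not. Among all nonadjacent pairs $x,y\in V(H)$ and all long $x$--$y$ paths of $\Gamma$, which exist by \eqref{eq:sat}, let $P$ have the most vertices. Let $u$ be an $H$-neighbor of $x$ off $P$. If $uy\notin E(G)$, then $uP$ is a longer path for the pair $u,y$. If $uy\in E(G)$, then $uPu$ is a long cycle. Both are impossible, so all $H$-neighbors of $x$ lie on $P$, and by symmetry so do those of $y$. Thus $d_x,d_y\ge\sigma+1$, and Lemma~\ref{lem:ends} gives $2\sigma+2\le k-2$. But $2\sigma+2\in\{k-1,k\}$.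

\emph{The choice of $s$.} Since $G$ is $P_k$-free, $w\le k-1$. If $w=k-1$, then, as $G$ is connected and $m\ge k$, some vertex outside $H$ has a neighbor in $H$, and a Hamiltonian path of $H$ ending at this neighbor extends to a $P_k$. So $k-\sigma\le w\le k-2$, and $s=k-1-w$ satisfies $1\le s\le\sigma-1$. (For $\sigma=1$ this is a contradiction, and the proof is complete.) Let $H'$ be the $(s+1)$-core of $G$; it contains $H$ because $s<\sigma$. We show that $H'=H$, which proves the lemma since $w=k-1-s$.

\emph{$H'=H$.} Suppose not. A vertex outside $H$ adjacent to all of $H$ would form with $H$ a clique of minimum degree $w\ge k-\sigma\ge\sigma+1$, which would lie in the core $H$. So there are nonadjacent pairs $x\in V(H')\setminus V(H)$, $y\in V(H)$. Among all such pairs and all long $x$--$y$ paths of $\Gamma$, let $P$ have the most vertices. Let $u$ be an $H'$-neighbor of $x$ off $P$. If $uy\in E(G)$, then $uPu$ is a long cycle. Otherwise $u\notin V(H)$, because $H$ is a clique, and $uP$ is a longer path for the admissible pair $u,y$. Next let $u$ be an $H$-neighbor of $y$ off $P$. If $xu\in E(G)$,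 then $uPu$ is a long cycle, and otherwise $Pu$ is a longer path for the admissible pair $x,u$. Hence no such $u$ exists in either case, so $d_x\ge s+1$ and $d_y\ge w-1=k-2-s\ge1$. Lemma~\ref{lem:ends} gives $k-1\le k-2$, a contradiction.
\end{proof}

\section{Connected graphs}\label{sec:conn}

Fix $m\ge k$. For $0\le s\le\sigma$ let $w_s=k-1-s$ and
\[
\Phi_s(m)=h(w_s)+\sum_{w_s<j\le m}\tau(\min(\delta_j,s)).
\]
The value $\Phi_0(m)=h(k-1)$ serves only as a point of comparison. For $s\ge1$ these are the bounds obtained by using both degree conditions at once.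

\begin{lemma}\label{lem:peel}
If $G$ is connected and $\{K_{r+1},P_k\}$-free on $m\ge k$ vertices, then $N_t(G)\le\Phi_s(m)$ for some $1\le s\le\sigma$.
\end{lemma}

\begin{proof}
Take $s$ from Lemma~\ref{lem:core} and repeatedly delete a vertex of minimum degree until $w_s$ vertices remain. When $j>w_s$ vertices are present, the minimum degree is at most $\delta_j$ by Lemma~\ref{lem:mindeg} and at most $s$ by Lemma~\ref{lem:core}. By Lemma~\ref{lem:zykov} the deletion destroys at most $\tau(\min(\delta_j,s))$ $t$-cliques, and the last $w_s$ vertices span at most $h(w_s)$.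
\end{proof}

We want to bound $\Phi_s$ by its values at the extreme $s$. The minimum inside the sum makes convexity of $\Phi_s$ awkward to check directly, so we use two simpler expressions,
\[
\psi(s)=h(w_s)+(m-w_s)\tau(s),\qquad \chi(s)=\sum_{j=1}^m\tau(\min(\delta_j,s)).
\]
The first is $N_t(J_s(m))$ when $s\ge1$ and $w_s\le r$, and the second is $N_t(W_s(m))$ when $s\ge1$, by Lemma~\ref{lem:hub}(b). Since $\delta_j$ is nondecreasing, and by \eqref{eq:hsum},
\begin{equation}\label{eq:two}
\Phi_s(m)=\psi(s)\ \text{ if }\ \delta_{w_s+1}\ge s,\qquad\quad \Phi_s(m)=\chi(s)\ \text{ if }\ \delta_{w_s}\le s .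
\end{equation}
The function $\chi$ is nondecreasing because $\tau$ is, and $\psi$ will be shown to be convex. The two ranges in \eqref{eq:two} overlap, which lets us pass from one argument to the other.

\begin{lemma}\label{lem:convex}
Let $\varepsilon\in\{0,1\}$. For $\varepsilon\le s\le\sigma$ we have $\Phi_s(m)\le\max\{\Phi_\varepsilon(m),\Phi_\sigma(m)\}$.
\end{lemma}

\begin{proof}
The function $s\mapsto h(k-1-s)$ is convex because $h$ is. Let $g(s)=m-w_s=m-k+1+s$, which is positive and satisfies $g(s+1)=g(s)+1$. Then
\[
g(s+1)\tau(s+1)-g(s)\tau(s)=g(s)\big(\tau(s+1)-\tau(s)\big)+\tau(s+1)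
\]
is nondecreasing in $s$, since $g(s)$, $\tau(s+1)-\tau(s)$ and $\tau(s+1)$ are nonnegative and nondecreasing. So $\psi$ is convex on $\{0,\dots,\sigma\}$.

If $\delta_{w_s}>s$ for all $s\in[\varepsilon,\sigma]$, then $\Phi_s(m)=\psi(s)$ throughout, and convexity gives the claim. Otherwise let $s_0$ be the least $s\in[\varepsilon,\sigma]$ with $\delta_{w_s}\le s$. For $s_0\le s\le\sigma$ we have $\delta_{w_s}\le\delta_{w_{s_0}}\le s_0\le s$, so $\Phi_s(m)=\chi(s)\le\chi(\sigma)=\Phi_\sigma(m)$. This settles the case $s_0=\varepsilon$. If $s_0>\varepsilon$, then $\delta_{w_s}>s$ and so $\Phi_s(m)=\psi(s)$ for $\varepsilon\le s<s_0$. Moreover $w_{s_0}+1=w_{s_0-1}$, so $\delta_{w_{s_0}+1}>s_0-1$ and $\Phi_{s_0}(m)=\psi(s_0)$ as well. Convexity on $[\varepsilon,s_0]$ gives $\Phi_s(m)\le\max\{\Phi_\varepsilon(m),\Phi_{s_0}(m)\}\le\max\{\Phi_\varepsilon(m),\Phi_\sigma(m)\}$.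
\end{proof}

\begin{lemma}\label{lem:values}
We have $\Phi_1(m)=A(m)$ and $\Phi_\sigma(m)=B(m)$. The pair $(k,r)$ is exceptional if and only if $k=2\sigma+3$ and $\sigma+2\le r$.
\end{lemma}

\begin{proof}
Since $w_1=k-2\ge2$ we have $\delta_{w_1+1}\ge\delta_2=1$, so $\Phi_1(m)=\psi(1)=A(m)$ by \eqref{eq:two}. If $k$ is even, then $w_\sigma=\sigma+1$ and $\delta_{w_\sigma}\le\sigma$. If $k$ is odd, then $k=2\sigma+3$ and $w_\sigma=\sigma+2$; the condition $k\le2r-1$ reads $\sigma+2\le r$, and $\delta_{\sigma+2}\le\sigma$ holds exactly when it fails. So in the regular case $\Phi_\sigma(m)=\chi(\sigma)=N_t(W_\sigma(m))$. In the exceptional case $\delta_{\sigma+2}=\sigma+1$, so $\Phi_\sigma(m)=\psi(\sigma)=h(\sigma+2)+(m-\sigma-2)\tau(\sigma)$, where $T_r(\sigma+2)=K_{\sigma+2}$ and $T_{r-1}(\sigma)=K_\sigma$.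
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:conn}]
The upper bound follows from Lemma~\ref{lem:peel}, Lemma~\ref{lem:convex} with $\varepsilon=1$, and Lemma~\ref{lem:values}.

For $A(m)$, attach $m-k+2$ pendant vertices to one vertex of $T_r(k-2)$. The graph is connected because $r\ge2$ and $k-2\ge2$, and it is $K_{r+1}$-free because pendant vertices lie in no triangle. A path with two pendant vertices has $3\le k-1$ vertices, and any other path has at most $(k-2)+1$. Each pendant vertex lies in $\tau(1)$ $t$-cliques, so the count is $A(m)$. For $B(m)$ in the regular case take $W_\sigma(m)$, which is connected since $\sigma\ge1$, and is $\{K_{r+1},P_k\}$-free by Section~\ref{sec:intro}. In the exceptional case take $J_\sigma(m)=K_\sigma\vee(K_2\cup\overline{K_{m-\sigma-2}})$. It is connected and $P_k$-free by Section~\ref{sec:core}, and its largest clique has $\sigma+2\le r$ vertices. It has $\binom{\sigma+2}t$ $t$-cliques inside $K_\sigma\vee K_2$ and $\binom\sigma{t-1}$ through each other vertex.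
\end{proof}

The exceptional case has a simple source: for odd $k$ the paths of $W_\sigma(m)$ have at most $2\sigma+1=k-2$ vertices, which leaves room for one edge outside the hub. For $\sigma+2\le r$ the hub is $K_\sigma$, and this edge creates no $K_{r+1}$.

\begin{example}\label{ex:pendant}
Both terms of Theorem~\ref{thm:conn} occur. Let $t=2$, $k=20$, $r=18$, so that $\sigma=9$ and the pair is regular. Then $A(m)=\binom{18}2+(m-18)=m+135$ and $B(m)=\binom92+9(m-9)=9m-45$. For $m=21$ the clique $K_{18}$ with three pendant vertices has $156$ edges and $W_9(21)$ has $144$; for $m\ge23$ we have $B(m)>A(m)$.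
\end{example}

\section{From components to graphs}\label{sec:main}

For an integer $x=q'(k-1)+b'\ge0$ with $0\le b'\le k-2$ let $f(x)=q'h(k-1)+h(b')$. The two terms of Theorem~\ref{thm:main} are $f(n)$ and $cn+\mu$. The first lemma handles graphs with small components only.

\begin{lemma}\label{lem:merge}
If $0\le a_i\le k-1$ for all $i$ and $\sum_i a_i=x$, then $\sum_i h(a_i)\le f(x)$.
\end{lemma}

\begin{proof}
If two terms satisfy $0<a_i\le a_j<k-1$, replace them by $a_i-1$ and $a_j+1$. By convexity of $h$ this does not decrease $\sum h(a_i)$, and it increases the bounded integer $\sum a_i^2$, so the process ends. At the end all terms but at most one lie in $\{0,k-1\}$, and then $\sum h(a_i)=f(x)$ because $h(0)=0$.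
\end{proof}

To compare small components with large ones we use the excess of Tur\'an graphs, $\eta(a)=h(a)-ca$. It is convex, $\eta(0)=0$, $\eta(k-1)=D$, and
\begin{equation}\label{eq:fexcess}
f(x)-cx=q'D+\eta(b').
\end{equation}

\begin{lemma}\label{lem:excess}
\begin{enumerate}
\item[(a)] $\min_{a\ge0}\eta(a)=\mu$, attained at every $a$ with $\delta_a=\sigma$. In particular $\mu\le0$.
\item[(b)] If $D<0$, then $\eta(a)\le0$ for $0\le a\le k-1$.
\item[(c)] For $m\ge k$ we have $B(m)=cm+\mu'$, where $\mu'=\mu$ in the regular case and $\mu'=\mu+\binom\sigma{t-2}$ in the exceptional case.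
\item[(d)] In the exceptional case $D\ge\binom\sigma{t-2}\ge0$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) By \eqref{eq:hsum}, $\eta(j)-\eta(j-1)=\tau(\delta_j)-\tau(\sigma)$. If $\delta_a=\sigma$, this is at most $0$ for $j\le a$ and at least $0$ for $j>a$, so $\eta$ is minimal at $a$. By Lemma~\ref{lem:hub}(a), $\eta(a)=N_t(T_{r-1}(\sigma))-\sigma c=\mu$. Finally $\mu\le\eta(0)=0$.

(b) The convex function $\eta$ is bounded on $[0,k-1]$ by $\max\{0,D\}$.

(c) The regular case is \eqref{eq:W}. In the exceptional case $B(m)=h(\sigma+2)+(m-\sigma-2)c=cm+\eta(\sigma+2)$. Since $\sigma+2\le r$, we have $\delta_{\sigma+1}=\sigma$ and $\delta_{\sigma+2}=\sigma+1\le r-1$. Hence $\eta(\sigma+1)=\mu$ by (a), and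
\[
\eta(\sigma+2)-\mu=\tau(\sigma+1)-\tau(\sigma)=\tbinom{\sigma+1}{t-1}-\tbinom{\sigma}{t-1}=\tbinom\sigma{t-2}.
\]

(d) Here $k-1=2\sigma+2$ and $c=\binom\sigma{t-1}$. To avoid the dependence on $r$, we bound $h(k-1)$ from below by the graph $T_{\sigma+2}(2\sigma+2)$, which is $K_{r+1}$-free as $\sigma+2\le r$. It has $\sigma$ parts of size $2$ and two parts of size $1$. Counting $t$-cliques by whether they use none, one or both of the parts of size $1$, Lemma~\ref{lem:zykov} gives
\[
h(2\sigma+2)\ge 2^t\tbinom\sigma t+2\cdot2^{t-1}\tbinom\sigma{t-1}+2^{t-2}\tbinom\sigma{t-2}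
=2^t\,\tfrac{\sigma+1}t\tbinom\sigma{t-1}+2^{t-2}\tbinom\sigma{t-2},
\]
where we used $\binom\sigma t+\binom\sigma{t-1}=\binom{\sigma+1}t=\frac{\sigma+1}t\binom\sigma{t-1}$. Therefore
\[
D\ge(\sigma+1)\Big(\frac{2^t}t-2\Big)\binom\sigma{t-1}+2^{t-2}\binom\sigma{t-2}\ge\binom\sigma{t-2},
\]
because $2^t\ge2t$ for $t\ge2$.
\end{proof}

Parts (c) and (d) explain why $J_\sigma(m)$ does not appear in Theorem~\ref{thm:main}: its advantage over $W_\sigma(m)$ is at most the excess of one copy of $T_r(k-1)$.

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Both graphs are $\{K_{r+1},P_k\}$-free by Section~\ref{sec:intro}, and they have $f(n)$ and $cn+\mu$ $t$-cliques. Let $G$ be any $\{K_{r+1},P_k\}$-free graph on $n\ge k$ vertices. A component on $a\le k-1$ vertices has at most $h(a)$ $t$-cliques by Lemma~\ref{lem:zykov}. A component on $m\ge k$ vertices has at most $\max\{h(k-1),B(m)\}$, by Lemma~\ref{lem:peel}, Lemma~\ref{lem:convex} with $\varepsilon=0$, and Lemma~\ref{lem:values}. The term $h(k-1)$ cannot be omitted, since a large component may have more than $B(m)$ cliques (Example~\ref{ex:pendant}).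 A component on $m\ge k$ vertices with at most $h(k-1)$ $t$-cliques is instead treated like a union of small ones: we write its bound as $h(k-1)$ plus $m-k+1$ terms $h(1)=0$. With $L$ indexing the remaining large components, we obtain
\begin{equation}\label{eq:split}
N_t(G)\le\sum_{i\in S}h(a_i)+\sum_{i\in L}B(m_i),
\end{equation}
where $1\le a_i\le k-1$, $m_i\ge k$ and $\sum_{i\in S}a_i+\sum_{i\in L}m_i=n$.

\emph{Case $D\ge0$.} We show that $B(m)\le f(m)$ for $m\ge k$. Write $m=q'(k-1)+b'$ with $0\le b'\le k-2$; then $q'\ge1$. By \eqref{eq:fexcess} and Lemma~\ref{lem:excess}(a),(c),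
\[
f(m)-B(m)=q'D+\eta(b')-\mu'\ge D-(\mu'-\mu).
\]
The right side is $D\ge0$ in the regular case and $D-\binom\sigma{t-2}\ge0$ in the exceptional case, by Lemma~\ref{lem:excess}(d). So each $B(m_i)$ in \eqref{eq:split} may be replaced by $f(m_i)$, which is a sum of values $h(a)$ with $a\le k-1$ and with arguments adding up to $m_i$. Lemma~\ref{lem:merge} gives $N_t(G)\le f(n)$.

\emph{Case $D<0$.} By Lemma~\ref{lem:excess}(d) the pair is regular, so $B(m)=cm+\mu$. If $L=\emptyset$, then $N_t(G)\le f(n)$ by Lemma~\ref{lem:merge}. If $L\ne\emptyset$, then by Lemma~\ref{lem:excess}(a),(b),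
\[
N_t(G)-cn\le\sum_{i\in S}\eta(a_i)+|L|\,\mu\le\mu .
\]
In both cases $N_t(G)\le\max\{f(n),\,cn+\mu\}$.
\end{proof}

\section{Comparing the two constructions}\label{sec:which}

By \eqref{eq:fexcess}, the difference of the two terms of Theorem~\ref{thm:main} is
\begin{equation}\label{eq:diff}
f(n)-N_t(W_\sigma(n))=qD+\eta(b)-\mu .
\end{equation}

\begin{proof}[Proof of Theorem~\ref{thm:which}]
(i) If $D\ge0$, the right side of \eqref{eq:diff} is nonnegative because $\eta(b)\ge\mu$. The last sentence is Lemma~\ref{lem:excess}(d).

(ii) For $D<0$ the right side of \eqref{eq:diff} is at most $0$ exactly when $q|D|\ge\eta(b)-\mu=h(b)-bc-\mu$. Since $\eta(b)\le0$ by Lemma~\ref{lem:excess}(b) and $-\mu=|\mu|$, the condition $q|D|\ge|\mu|$ suffices.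

(iii) For $t=2$ we have $c=\sigma$. Let $M=\sum_i\binom{n_i}2$ be the number of nonadjacent pairs of $T_r(k-1)$, where $n_1,\dots,n_r$ are the part sizes. Then $h(k-1)=\binom{k-1}2-M$, and $M>0$ because $k-1>r$.

If $k$ is even, then $(k-1)\sigma=(k-1)(k-2)/2=\binom{k-1}2$, so $D=-M<0$.

If $k=2\ell+1$, then $\sigma=\ell-1$ and $D=\ell(2\ell-1)-M-2\ell(\ell-1)=\ell-M$. For $\ell\le r$ we have $r<2\ell\le2r$, so all parts have size $1$ or $2$ and exactly $2\ell-r$ have size $2$. Thus $M=2\ell-r$ and $D=r-\ell\ge0$. For $\ell>r$ we use $\binom x2\ge2x-3$, which holds for all integers $x$ because it is equivalent to $(x-2)(x-3)\ge0$. Summing over the parts gives $M\ge4\ell-3r$, so $D\le3(r-\ell)<0$.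

Hence $D\ge0$ if and only if $k$ is odd and $k\le2r+1$. The remaining statements follow from (i), (ii) and Theorem~\ref{thm:main}, since $D$ and $\mu$ do not depend on $n$ and $q\to\infty$ with $n$.
\end{proof}

\begin{example}\label{ex:both}
Let $t=2$, let $k\ge6$ be even, $r=k-2$, and $n=q(k-1)$ with $q\ge2$, so that $r+2\le k\le n-1$. The graph $T_r(k-1)$ has one part of size $2$ and all others of size $1$, so $D=-M=-1$. Since $\sigma\le r-1$, the hub is $K_\sigma$ and $\mu=\binom\sigma2-\sigma^2=-\sigma(\sigma+1)/2$. With $b=0$, the difference \eqref{eq:diff} equals $\sigma(\sigma+1)/2-q$. So the first term of Theorem~\ref{thm:main} is strictly larger if and only if $q<\sigma(\sigma+1)/2$, and the second is strictly larger if and only if $q>\sigma(\sigma+1)/2$. As $\sigma\ge2$, we have $\sigma(\sigma+1)/2\ge3$, and both signs occur with $q\ge2$. The case $k=6$ is that of Section~\ref{sec:example}.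
\end{example}

\begin{thebibliography}{9}
\bibitem{DK} Aleyah Dawkins and Rachel Kirsch, \emph{Maximizing the number of cliques in $K_{r+1}$-free graphs with forbidden properties}, arXiv:2609.25196 (2026).
\end{thebibliography}
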